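\title{Hamiltonian cycles in the generating graphs of monolithic groups}

\begin{abstract}
The generating graph $\Gamma(G)$ of a finite group $G$ has the non-identity elements as vertices, two of them being adjacent when they generate $G$. We prove that there is an absolute constant $c$ with the following property: if $G$ has a unique minimal normal subgroup $N=S^k$, where $S$ is a non-abelian simple group of order greater than $c$ and $k\ge1$ is arbitrary, and if $G/N$ is cyclic, then $\Gamma(G)$ is Hamiltonian, and even pancyclic. This proves a conjecture posed in a paper of Iorio. The proof is a degree count. Most elements have almost the largest degree that the cyclic quotient $G/N$ allows; the exceptional elements are few, and the worst of them have very large centralizers, which force large degree. P\'osa's degree condition finishes the proof when $|G/N|$ is odd, and a bipartite analogue of it when $|G/N|$ is even.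
\end{abstract}

\section{Introduction}\label{sec:intro}

Let $G$ be a finite group. The \emph{generating graph} $\Gamma(G)$ has vertex set $G\setminus\{1\}$, and two distinct vertices $x,y$ are adjacent if and only if $\langle x,y\rangle=G$. If $G$ is not cyclic, then $\deg(x)/|G|$ is the probability that a random element of $G$ generates $G$ together with $x$. A graph is \emph{Hamiltonian} if it has a cycle through every vertex exactly once, and a graph on $n$ vertices is \emph{pancyclic} if it has cycles of every length $3,4,\dots,n$. A Hamiltonian cycle in $\Gamma(G)$ is a cyclic ordering of the non-identity elements in which any two consecutive elements generate $G$.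

The first obstruction is an isolated vertex, and it is visible in the quotients of $G$. Let $1\ne R\trianglelefteq G$ and $1\ne x\in R$. If $x$ has a neighbor $y$, then $G/R=\langle yR\rangle$. So if $\Gamma(G)$ has no isolated vertex, then every \emph{proper quotient} of $G$, that is, every $G/R$ with $R\neq1$, is cyclic. Conversely, we have the following theorem.

\begin{theorem}[Burness--Guralnick--Harper \cite{BGH}]\label{thm:BGH}
If every proper quotient of a finite group $G$ is cyclic, then for every $1\ne x\in G$ there is $y\in G$ with $\langle x,y\rangle=G$.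
\end{theorem}

A finite group is \emph{monolithic} if it has a unique minimal normal subgroup, its \emph{monolith}. Recall that a minimal normal subgroup of a finite group is a direct power of a simple group. For non-solvable groups the condition on quotients takes a concrete form.

\begin{lemma}\label{lem:monolithic}
Let $G$ be a finite non-solvable group. Every proper quotient of $G$ is cyclic if and only if $G$ is monolithic with non-abelian monolith $N$ and $G/N$ is cyclic.
\end{lemma}

\begin{proof}
If $G$ has monolith $N$, then every $1\neq R\trianglelefteq G$ contains $N$, so $G/R$ is a quotient of $G/N$. Conversely, let all proper quotients be cyclic and let $N$ be a minimal normal subgroup. Then $G/N$ is cyclic and $G$ is not solvable, so $N$ is not solvable, and in particular non-abelian. A second minimal normal subgroup $R$ would satisfy $N\cap R=1$, so $N$ would embed in the cyclic group $G/R$.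
\end{proof}

Examples are the non-abelian simple groups $S$, the symmetric groups $S_n$ with $n\ge5$, and the wreath products $S\wr C_k=S^k\rtimes C_k$ in which $C_k$ permutes the factors cyclically. It is natural to ask whether, for the groups of Lemma~\ref{lem:monolithic}, the absence of isolated vertices already gives a Hamiltonian cycle. The following statement is posed as a conjecture in \cite{Iorio}.

\begin{theorem}\label{thm:A}
There is a constant $c$ such that the following holds. Let $G$ be a finite monolithic group with monolith $N=S^k$, where $k\ge1$ and $S$ is a non-abelian simple group with $|S|>c$, and suppose that $G/N$ is cyclic. Then $\Gamma(G)$ is Hamiltonian.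
\end{theorem}

The constant $c$ does not depend on $k$. Thus $k$ may be far larger than $|S|$, and $|G/N|$, which is a multiple of $k$, may have arbitrarily many prime divisors. The same argument gives slightly more.

\begin{theorem}\label{thm:B}
There is a constant $c$ such that the following hold.
\begin{enumerate}
\item[(1)] For $G$ as in Theorem~\ref{thm:A}, the graph $\Gamma(G)$ is pancyclic: it has cycles of every length $3,4,\dots,|G|-1$.
\item[(2)] For a finite group $G$ having a non-abelian composition factor of order greater than $c$, the following are equivalent: $\Gamma(G)$ is Hamiltonian; $\Gamma(G)$ is pancyclic; $\Gamma(G)$ has no isolated vertex; every proper quotient of $G$ is cyclic.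
\end{enumerate}
\end{theorem}

We construct no cycle. We bound the degrees of the vertices from below and apply a degree condition that tolerates vertices of small degree as long as there are few of them. Small degrees have two sources. The first is the quotient: a neighbor $y$ of $x$ must have $\langle xN,yN\rangle=G/N$, which caps $\deg(x)$ at $\alpha(x)|G|$ for an explicit arithmetic function $\alpha$. The second is the simple group: a $3$-cycle in $A_n$ generates $A_n$ with only a vanishing proportion of the elements. Section~\ref{sec:degrees} states the degree conditions, carries out the whole argument for $G=A_n$, and studies $\alpha$. Sections~\ref{sec:facts} and~\ref{sec:almostsimple} show that in an almost simple group the elements that fall short of the cap are few, and that the worst have large centralizers. Section~\ref{sec:monolithic} transfers this from $S$ to $S^k$, where the new enemies are diagonal subgroups. Sections~\ref{sec:proofA} and~\ref{sec:proofB} do the count.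

\medskip
\noindent\textbf{Conventions.} Actions are on the right, $u^g=g^{-1}ug$ and $[z,s]=z^{-1}z^s$. Random elements of a finite set are uniformly distributed. The symbol $\log$ is the natural logarithm.

\section{Degree conditions, a model case, and the cyclic quotient}\label{sec:degrees}

\subsection{P\'osa's condition and the alternating groups}

\begin{theorem}[P\'osa \cite{Posa}]\label{thm:Posa}
A graph on $n\ge3$ vertices is Hamiltonian if, for every integer $j$ with $1\le j<n/2$, fewer than $j$ vertices have degree at most $j$.
\end{theorem}

To apply this for small $j$ we need a lower bound on the degree of the vertices for which random generation gives nothing. One neighbor and a large centralizer suffice.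

\begin{lemma}\label{lem:centralizer}
Let $G$ be a finite group with $Z(G)=1$, and let $y$ be a neighbor of $x$ in $\Gamma(G)$. Then the elements $y^h$ with $h\in C_G(x)$ are $|C_G(x)|$ distinct neighbors of $x$.
\end{lemma}

\begin{proof}
We have $\langle x,y^h\rangle=\langle x,y\rangle^h=G$, and the stabilizer of $y$ in $C_G(x)$ is $C_G(x)\cap C_G(y)=Z(G)=1$.
\end{proof}

\begin{example}\label{ex:An}
Let $G=A_n$ with $n$ large, and let $1\neq x\in G$ have $f$ fixed points. Lemma~\ref{lem:altbound} below gives $\deg(x)\le(1-f/n)|G|$ and, for $f\le0.9n$, the matching bound $\deg(x)\ge(1-f/n-o(1))|G|$, uniformly in $x$. A $3$-cycle therefore has degree at most $3|G|/n$, and no condition on the minimum degree of the form $\deg\ge|G|/2$ is available. P\'osa's condition holds nevertheless. At most $\binom{n}{f_0}(n-f_0)!=n!/f_0!$ permutations have $f_0$ or more fixed points. Let $1\le j<(|G|-1)/2$.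

If $j\ge|G|/20$, then a vertex of degree at most $j<|G|/2$ has more than $0.4n$ fixed points, and there are at most $n!/\lceil0.4n\rceil!<|G|/20\le j$ such vertices.

If $j<|G|/20$, then a vertex $x$ of degree at most $j$ has more than $0.9n$ fixed points. With $f_0=\lceil0.9n\rceil$, there are at most $n!/f_0!\le n^{n/10}$ such vertices. The centralizer of $x$ contains the alternating group on the fixed points of $x$, so Theorem~\ref{thm:BGH} and Lemma~\ref{lem:centralizer} give $j\ge\deg(x)\ge f_0!/2>n^{n/10}$. So either no such vertex exists or there are fewer than $j$ of them.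

Hence $\Gamma(A_n)$ is Hamiltonian for large $n$.
\end{example}

The general proof has the same shape. Three things are new: the quotient $G/N$ lowers the degrees of typical vertices; the estimate in terms of fixed points must be replaced for groups of Lie type; and for $k\ge2$ there are proper subgroups that project onto every simple factor.

\subsection{The cap imposed by the quotient}

For $m\ge1$ and $u\in\mathbb Z/m$ put
\[
\alpha(u)=\prod_{p\mid\gcd(u,m)}\Bigl(1-\frac1p\Bigr),\qquad \alpha_m=\alpha(0)=\prod_{p\mid m}\Bigl(1-\frac1p\Bigr),
\]
the products being over primes. Note that $\gcd(u,m)$ is the index of $\langle u\rangle$ in $\mathbb Z/m$.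

\begin{lemma}\label{lem:alpha}
Let $m\ge1$.
\begin{enumerate}
\item[(a)] For $u\in\mathbb Z/m$, exactly $\alpha(u)m$ elements $v$ satisfy $\langle u,v\rangle=\mathbb Z/m$. For each such $v$ there is an integer $i$ such that $v+iu$ generates $\mathbb Z/m$.
\item[(b)] $\alpha(u)\ge\alpha_m\ge1/(1+\log_2m)$ and $\alpha_mm\ge1$.
\item[(c)] For random $u\in\mathbb Z/m$, $\mathbb E\,\alpha(u)>0.607$.
\item[(d)] If $m$ is odd, then $\Pr(\alpha(u)\le t)\le1.9\,t^2$ for random $u\in\mathbb Z/m$ and all $t>0$.
\end{enumerate}
\end{lemma}

\begin{proof}
By the Chinese remainder theorem, the residues of a random element of $\mathbb Z/m$ modulo the primes $p\mid m$ are independent and uniform.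

(a) The elements $u,v$ generate $\mathbb Z/m$ if and only if no prime $p\mid m$ divides both, that is, if and only if $p\nmid v$ for all $p\mid\gcd(u,m)$. This has probability $\alpha(u)$. Given such $v$, choose $i$ with $i\equiv0\pmod p$ if $p\nmid v$ and $i\equiv1\pmod p$ if $p\mid v$ (in which case $p\nmid u$). Then no prime $p\mid m$ divides $v+iu$.

(b) If $m$ has $s$ prime divisors, then $2^s\le m$ and the $i$-th smallest is at least $i+1$, so $\alpha_m\ge\prod_{i=1}^s\frac{i}{i+1}=\frac1{1+s}$. The number $\alpha_mm$ counts the generators of $\mathbb Z/m$.

(c) By independence, $\mathbb E\,\alpha(u)=\prod_{p\mid m}\bigl(1-\frac1p+\frac1p(1-\frac1p)\bigr)=\prod_{p\mid m}(1-p^{-2})\ge6/\pi^2>0.607$.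

(d) By independence,
\[
\mathbb E\,\alpha(u)^{-2}=\prod_{p\mid m}\Bigl(1-\frac1p+\frac1p\cdot\frac{p^2}{(p-1)^2}\Bigr)=\prod_{p\mid m}\Bigl(1+\frac{2p-1}{p(p-1)^2}\Bigr).
\]
The factors for $p=3,5,7$ are $\frac{17}{12}$, $\frac{89}{80}$, $\frac{265}{252}$, with product less than $1.66$. For $p=2i+1\ge11$ we have $\frac{2p-1}{p(p-1)^2}\le\frac{2}{(p-1)^2}=\frac1{2i^2}$, and $\frac1{i^2}\le\frac1{i-1/2}-\frac1{i+1/2}$ gives $\sum_{i\ge5}\frac1{2i^2}\le\frac19$. So the remaining factors have product at most $e^{1/9}\le\frac98$, and $\mathbb E\,\alpha(u)^{-2}<1.66\cdot\frac98<1.9$. Markov's inequality gives $\Pr(\alpha(u)^{-2}\ge t^{-2})\le1.9\,t^2$.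
\end{proof}

Now let $N\trianglelefteq G$ with $G/N$ cyclic of order $m$. Identify $G/N$ with $\mathbb Z/m$ and write $\alpha(x)=\alpha(xN)$ for $x\in G$; this does not depend on the identification. Call a coset $yN$ \emph{admissible} for $x$ if $\langle x,y\rangle N=G$. There are $\alpha(x)m$ admissible cosets, they contain all neighbors of $x$, and so $\deg(x)\le\alpha(x)|G|$.

Suppose that every vertex attained this cap. P\'osa's condition at $j=t|G|$ with $t<1/2$ would ask that fewer than a proportion $t$ of the elements have $\alpha(x)\le t$. A bound $Ct^2$ for this proportion suffices exactly when $C\le2$, and the constant $1.9$ in Lemma~\ref{lem:alpha}(d) leaves room for errors.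

\subsection{Even quotients and a bipartite condition}\label{sub:even}

For even $m$, part (d) fails: half of the elements have $\alpha(u)\le1/2$, and $1/2>1.9/4$. The failure is structural. Let $G_0$ be the subgroup of index $2$ containing $N$. Then $G_0\setminus\{1\}$ is an independent set of size $M=|G|/2-1$ in a graph with $2M+1$ vertices. A Hamiltonian cycle has $2M+1$ edges, of which $2M$ meet $G_0\setminus\{1\}$, so exactly one edge lies inside $G\setminus G_0$ and the cycle otherwise alternates. We shall choose that one edge in advance, contract it, and look for a Hamiltonian cycle in a balanced bipartite graph. There the following condition of Moon--Moser type replaces Theorem~\ref{thm:Posa}; the threshold is now half the size of one part.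

\begin{lemma}\label{lem:bipartite}
Let a bipartite graph have parts $\mathcal A,\mathcal B$ of the same size $M\ge2$. Suppose that for each integer $j$ with $1\le j\le M/2$, each part has fewer than $j$ vertices of degree at most $j$. Then the graph is Hamiltonian.
\end{lemma}

\begin{proof}
Adding edges between $\mathcal A$ and $\mathcal B$ preserves the hypothesis, so if the lemma fails there is a counterexample that becomes Hamiltonian when any such edge is added. It is not $K_{M,M}$, which is Hamiltonian. Choose non-adjacent $u\in\mathcal A$, $v\in\mathcal B$ with $d(u)+d(v)$ maximal, where $d$ is the degree. Adding $uv$ creates a Hamiltonian cycle through $uv$, so the graph has a Hamiltonian path $u=a_1b_1a_2b_2\cdots a_Mb_M=v$. Suppose $u\sim b_i$ and $v\sim a_i$ for some $i$. Then $2\le i\le M-1$ since $u\not\sim v$, and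
\[
a_1\,b_i\,a_{i+1}\,b_{i+1}\cdots b_M\,a_i\,b_{i-1}\,a_{i-1}\cdots b_1\,a_1
\]
is a Hamiltonian cycle, a contradiction. So $u\sim b_i$ implies $v\not\sim a_i$, and $d(u)+d(v)\le M$. Exchanging the parts and reversing the path if necessary, we may assume that $h=d(u)\le M/2$, and $h\ge1$ since $u\sim b_1$. For each of the $h$ indices $i$ with $u\sim b_i$ the pair $a_i,v$ is non-adjacent, so $d(a_i)\le d(u)=h$ by the choice of $u,v$. Thus at least $h$ vertices of $\mathcal A$ have degree at most $h$, against the hypothesis for $j=h$.
\end{proof}

\section{Facts about simple groups}\label{sec:facts}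

Let $S$ be a non-abelian finite simple group. We identify $S$ with $\operatorname{Inn}(S)\le\operatorname{Aut}(S)$, and $\operatorname{Out}(S)=\operatorname{Aut}(S)/S$. A group $X$ with $S\le X\le\operatorname{Aut}(S)$ is \emph{almost simple} with socle $S$; then $C_X(S)=1$, and every non-trivial normal subgroup of $X$ contains $S$. By the classification of finite simple groups, $S$ is alternating, of Lie type, or one of finitely many sporadic groups, which a large $c$ excludes.

Let $\mu(S)$ be the least index of a proper subgroup of $S$. A subgroup of index $\mu(S)$ embeds $S$ in the symmetric group of degree $\mu(S)$, which must be non-solvable, so $\mu(S)\ge5$. For $1\ne u\in\operatorname{Aut}(S)$ the subgroup $C_S(u)$ is proper, so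
\begin{equation}\label{eq:cent}
|C_S(u)|\le|S|/\mu(S),\qquad |u^S|\ge\mu(S).
\end{equation}
If $z$ acts on a finite set $\Omega$, its \emph{fixed point ratio} $\operatorname{fpr}(z,\Omega)$ is the proportion of points of $\Omega$ fixed by $z$. For $S$ of Lie type, $r$ is the untwisted rank and $q$ the field parameter; a group isomorphic to some $L_2(q)$ is always regarded as such, with $r=1$. We use the following results, in which $A\ge1$ is an absolute constant.

\begin{enumerate}
\item[(F1)] \cite{LuP} The proportion $\lambda_n$ of elements of $S_n$ that lie in some transitive subgroup other than $A_n$ and $S_n$ tends to $0$.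
\item[(F2)] \cite[Tables 5.1.A--B, 5.2.A, Theorem 5.3.9]{KL} For $S$ of Lie type, $|\operatorname{Out}(S)|\le Ar\log q$ and $\mu(S)\ge A^{-1}q^{r/8}$. Also $\mu(A_n)=n$ and $|\operatorname{Out}(A_n)|=2$ for $n\ge7$.
\item[(F3)] \cite{GLT} An almost simple group with socle of Lie type has at most $ar^6+br\log\log q$ conjugacy classes of maximal subgroups not containing the socle, with $a,b$ absolute. We use only the bound $Ar^6(1+\log q)$.
\item[(F4)] \cite{LS} If $X$ is almost simple with socle $S$ of Lie type over $\mathbb F_q$ and acts faithfully and primitively on $\Omega$, then $\operatorname{fpr}(x,\Omega)\le4/(3q)$ for all $1\ne x\in X$, apart from $S\cong L_2(q)$ and finitely many other $S$.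
\item[(F5)] \cite[Theorem 4.3.6]{LST} Let $L$ be a quasisimple classical group over $\mathbb F_q$ with natural module $V$. For $g\in L$ let $\operatorname{supp}(g)=\min_{\lambda\in\overline{\mathbb F}_q}\operatorname{codim}\ker(g-\lambda)$, computed in $V\otimes\overline{\mathbb F}_q$. If $\operatorname{supp}(g)\ge\ell$, then $|\chi(g)|/\chi(1)\le q^{-\kappa\sqrt\ell}$ for every non-trivial irreducible character $\chi$ of $L$, where $\kappa=1/481$. (Any absolute $\kappa>0$ suffices below.)
\item[(F6)] \cite{LP} A simple group $S$ of Lie type has at most $(6q)^r$ conjugacy classes.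
\end{enumerate}

Put
\[
\delta_S=3\,|\operatorname{Out}(S)|/\sqrt{\mu(S)}.
\]
Then
\begin{equation}\label{eq:delta}
\delta_S\to0\ \text{ as }|S|\to\infty,\qquad\text{and}\qquad|\operatorname{Out}(S)|\le|S|^{1/4}\ \text{ for large }|S|.
\end{equation}
For $A_n$ we have $\delta_S=6/\sqrt n$. For Lie type put $y=q^r$, which tends to infinity with $|S|$ because there are finitely many groups for given $r$ and $q$. By (F2), $\delta_S\le3A^{3/2}y^{-1/16}\log y$, and $|S|^{1/4}\ge\mu(S)^{1/4}\ge A^{-1/4}y^{1/32}$ exceeds $A\log y$ for large $y$.

\section{Random partners in almost simple groups}\label{sec:almostsimple}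

Let $S\le X\le\operatorname{Aut}(S)$ with $X/S$ cyclic. For $b\in X$ define the \emph{failure probability}
\[
\psi(b)=\max_{aS}\ \Pr_{w\in aS}\bigl(\langle b,w\rangle\ne X\bigr),
\]
the maximum being over the cosets $aS$ that generate $X/S$. Conjugation by $X$ permutes each such coset, so $\psi$ is constant on conjugacy classes of $X$, and $\psi(1)=1$ as $X$ is not cyclic. We call $b$ \emph{$\varepsilon$-good} if $\psi(b)\le\varepsilon$, and \emph{bad} if $\psi(b)>19/20$. Two thresholds are needed because, as $A_n$ shows, the elements in between may be too numerous to be handled by centralizers. They do not need them: they are a small proportion of the group and they succeed with probability at least $1/20$.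

\begin{proposition}\label{prop:AS}
Let $0<\varepsilon<19/20$. If $|S|$ is large enough in terms of $\varepsilon$, then there is a number $\tau_S$ with $\tau_S(1+\log_2|\operatorname{Out}(S)|)\le\varepsilon$ such that for all $X$ as above:
\begin{enumerate}
\item[(a)] in each coset of $S$ in $X$, the proportion of elements that are not $\varepsilon$-good is at most $\tau_S$;
\item[(b)] each coset of $S$ in $X$ contains at most $|S|^{1/5}$ bad elements, and $|C_S(b)|\ge|S|^{3/4}$ for each bad $b$.
\end{enumerate}
\end{proposition}

The factor $1+\log_2|\operatorname{Out}(S)|$ is there to beat the lower bound for $\alpha_m$ in Lemma~\ref{lem:alpha}(b).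

\subsection{Alternating groups}

Let $S=A_n$ with $n\ge7$, so that $X\in\{A_n,S_n\}$. The dominant reason for $\langle b,w\rangle\neq X$ is a cycle of $w$ that lies among the fixed points of $b$, and its probability can be computed exactly.

\begin{lemma}\label{lem:cycle}
Let $F\subseteq\{1,\dots,n\}$ with $|F|=f\le n-2$, and let $w$ be a random element of a coset of $A_n$ in $S_n$. The probability that some cycle of $w$ (possibly a fixed point) is contained in $F$ is $f/n$.
\end{lemma}

\begin{proof}
First let $w$ be random in $S_n$. Order the points so that those outside $F$ come first, and build the cycles of $w$ by inserting the points in this order: the $i$-th point either starts a new cycle or is placed immediately after one of the $i-1$ earlier points, each of the $i$ options having probability $1/i$, independently. Every permutation arises from exactly one sequence of choices, so the result is uniform. A cycle lies inside $F$ if and only if its earliest point lies in $F$. So no cycle lies inside $F$ if and only if no point of $F$ starts a new cycle, which has probability $\prod_{i=n-f+1}^n(1-1/i)=(n-f)/n$.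

Fix two points outside $F$. Multiplying by their transposition merges their cycles if these are different, and otherwise splits their common cycle into two cycles, each containing one of the points. So it preserves the set of permutations with no cycle inside $F$, and it reverses the sign. Hence that set has equally many elements in each coset of $A_n$.
\end{proof}

\begin{lemma}\label{lem:altbound}
There is a sequence $\xi_n\to0$ such that, for $X\in\{A_n,S_n\}$ and $1\ne b\in X$ with $f$ fixed points, $\psi(b)\ge f/n$, and $\psi(b)\le f/n+\xi_n$ if $f\le0.9n$.
\end{lemma}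

\begin{proof}
Let $F$ be the set of fixed points of $b$ and $T$ its complement, so $|T|\ge2$. Let $w$ be random in the coset of $A_n$ that generates $X/A_n$. A cycle of $w$ inside $F$ is a proper subset invariant under $\langle b,w\rangle$, so Lemma~\ref{lem:cycle} gives the lower bound.

Let $f\le0.9n$ and suppose $\langle b,w\rangle\ne X$. Since $\langle b,w\rangle A_n=X$, the group $\langle b,w\rangle$ does not contain $A_n$. If it is transitive, then $w$ lies in a set of at most $\lambda_n\,n!$ permutations by (F1), which has probability at most $2\lambda_n$. Otherwise it has an orbit $\Delta$ with $|\Delta|\le n/2$. If $\Delta\subseteq F$, then $\Delta$ is a cycle of $w$, and this event has probability at most $f/n$. It remains to bound the probability that $w$ preserves a $b$-invariant set meeting $T$, of some size $\ell$ with $2\le\ell\le n/2$. The stabilizer in $S_n$ of an $\ell$-set contains a transposition, so it is divided equally between the cosets of $A_n$, and $w$ preserves a given $\ell$-set with probability $\binom n\ell^{-1}$. So the remaining probability is at most $\sum_{2\le\ell\le n/2}N_\ell/\binom n\ell$,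 where $N_\ell$ is the number of $b$-invariant $\ell$-sets meeting $T$.

For small $\ell$, such a set contains some $u\in T$ and $ub\ne u$, so
\[
N_\ell\Big/\binom n\ell\le n\binom{n-2}{\ell-2}\Big/\binom n\ell\le\frac{\ell^2}{n-1},
\]
and the terms with $\ell\le120\log n$ sum to $O(\log^3n/n)$.

Let $\ell>120\log n$. A cycle of $b$ of length $l\ge2$ contains $\lfloor l/2\rfloor\ge l/3$ disjoint pairs $\{u,ub\}$, so there are at least $|T|/3\ge n/30$ disjoint such pairs, and a $b$-invariant set splits none of them. Choose a random subset by including each point independently with probability $\rho=\ell/n\le1/2$. Its size is binomial with mode $\ell$, so it equals $\ell$ with probability at least $1/(n+1)$, and conditioned on this the subset is a uniform $\ell$-set. Each pair is split with probability $2\rho(1-\rho)\ge\rho$, independently. Hence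
\[
N_\ell\Big/\binom n\ell\le(n+1)(1-\rho)^{n/30}\le(n+1)e^{-\ell/30}\le(n+1)n^{-4},
\]
and these terms sum to $O(n^{-2})$.
\end{proof}

\begin{proof}[Proof of Proposition~\ref{prop:AS} for $S=A_n$]
Let $n$ be so large that $\xi_n\le\min(\varepsilon/2,1/20)$. An element that is not $\varepsilon$-good has more than $\varepsilon n/2$ fixed points, and a bad element has more than $0.9n$. At most $n!/f_0!$ permutations have $f_0$ or more fixed points (Example~\ref{ex:An}) and a coset has $n!/2$ elements, so (a) holds with $\tau_S=2/\lceil\varepsilon n/2\rceil!$, and $2\tau_S\le\varepsilon$ for large $n$. Let $f_0=\lceil0.9n\rceil$ and use $l!\ge(l/e)^l$. There are at most $n^{n/10}\le\bigl(\frac12(n/e)^n\bigr)^{1/5}\le|S|^{1/5}$ bad elements for large $n$, and a bad $b$ has $|C_S(b)|\ge f_0!/2\ge\frac12(0.9n/e)^{0.9n}\ge n^{3n/4}\ge|S|^{3/4}$.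
\end{proof}

\subsection{Groups of Lie type}

Here we bound $\psi$ by a union bound over maximal subgroups. Let $z\in X$, let $aS$ generate $X/S$, and let $w\in aS$ with $\langle z,w\rangle\ne X$. Then $z,w$ lie in a maximal subgroup $B$ of $X$ with $BS=X$, so $S\not\le B$. Such a $B$ contains no non-trivial normal subgroup of $X$, so $X$ acts faithfully and primitively on the coset space $\Omega=X/B$. Moreover $B\ne1$, since otherwise $X=S$ would have prime order. So $B$ is not normal, $N_X(B)=B$, and the conjugates of $B$ are the stabilizers of the $|X:B|$ points of $\Omega$, one for each point. Exactly $\operatorname{fpr}(z,\Omega)|X:B|$ of them contain $z$. Each conjugate $B'$ meets $aS$ in a coset of $B'\cap S$, so a random $w\in aS$ lies in $B'$ with probability $|B'\cap S|/|S|=1/|X:B|$. Therefore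
\begin{equation}\label{eq:union}
\psi(z)\le\sum_{B}\operatorname{fpr}(z,X/B),
\end{equation}
where $B$ runs over representatives of the classes of maximal subgroups of $X$ with $BS=X$. By (F3) there are at most $Ar^6(1+\log q)$ terms.

Character bounds control fixed point ratios of elements of $S$, while $z$ may lie outside $S$. Passing from $z$ to a random commutator $[z,s]\in S$ repairs this at the cost of a square root.

\begin{lemma}\label{lem:commutator}
Let $B$ be as in \eqref{eq:union}, $\Omega=X/B$ and $z\in X$. Let $\mathcal E\subseteq S$ and $\rho\ge0$ be such that $|\chi(g)|\le\rho\,\chi(1)$ for all $g\in S\setminus\mathcal E$ and all non-trivial irreducible characters $\chi$ of $S$. Then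
\[
\operatorname{fpr}(z,\Omega)^2\le\frac{|\mathcal E|}{|z^S|}+\frac1{\mu(S)}+\rho .
\]
\end{lemma}

\begin{proof}
As $BS=X$, the group $S$ is transitive on $\Omega$ and $|\Omega|=|S:S\cap B|\ge\mu(S)$. Let $\Phi$ be the set of fixed points of $z$ and let $s\in S$ be random. Each of the $|\Phi|^2$ pairs of points of $\Phi$ has its first point mapped to the second with probability $1/|\Omega|$, so $\mathbb E|\Phi\cap\Phi s|=|\Phi|^2/|\Omega|$. The points of $\Phi\cap\Phi s$ are fixed by $z$ and $z^s$, hence by $[z,s]$. Dividing by $|\Omega|$,
\[
\operatorname{fpr}(z,\Omega)^2\le\mathbb E\,\operatorname{fpr}([z,s],\Omega).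
\]
The permutation character of $S$ on $\Omega$ is $1+\sum_\chi m_\chi\chi$, the sum being over non-trivial irreducible $\chi$, with $\sum_\chi m_\chi\chi(1)<|\Omega|$. So $g\in S\setminus\mathcal E$ has at most $1+\rho|\Omega|$ fixed points. Finally $[z,s]=z^{-1}z^s$ takes each of its values with probability $1/|z^S|$, so it lies in $\mathcal E$ with probability at most $|\mathcal E|/|z^S|$.
\end{proof}

\begin{lemma}\label{lem:boundedrank}
Fix $r_0$. For $S$ of Lie type of rank at most $r_0$, the maximum of $\psi(z)$ over all $X$ and all $1\ne z\in X$ tends to $0$ as $q\to\infty$.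
\end{lemma}

\begin{proof}
If $S\not\cong L_2(q)$, then \eqref{eq:union}, (F3) and (F4) give $\psi(z)\le Ar_0^6(1+\log q)\cdot4/(3q)$ for large $q$. Let $S=L_2(q)$, $1\ne g\in S$, and let $\chi$ be a non-trivial irreducible character. The character table shows: if $\chi(1)=q$ then $|\chi(g)|\le1$; if $\chi(1)=q\pm1$ then $|\chi(g)|\le2$; if $\chi(1)=(q\pm1)/2$, with $q$ odd, then $|\chi(g)|\le(1+\sqrt q)/2$. In all cases $|\chi(g)|/\chi(1)\le(1+\sqrt q)/(q-1)=1/(\sqrt q-1)$. Lemma~\ref{lem:commutator} with $\mathcal E=\{1\}$, together with \eqref{eq:cent} and (F2), gives $\operatorname{fpr}(z,\Omega)^2\le2Aq^{-1/8}+1/(\sqrt q-1)$. So $\psi(z)=O\bigl(q^{-1/16}(1+\log q)\bigr)$ by \eqref{eq:union} and (F3).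
\end{proof}

In large rank over a small field, the right side of \eqref{eq:union} need not be small: a transvection in $L_n(2)$ fixes $2^{n-1}-1$ of the $2^n-1$ points of the projective space. What survives is a bound for elements with a large class, and this is what Proposition~\ref{prop:AS} can use, since a small class means a large centralizer.

\begin{lemma}\label{lem:largerank}
For $S$ classical of rank $r$, the maximum of $\psi(z)$ over all $q$, all $X$ and all $z\in X$ with $|z^S|\ge|S|^{1/10}$ tends to $0$ as $r\to\infty$. Moreover, $S$ has at most $|S|^{1/10}$ conjugacy classes if $r$ is large.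
\end{lemma}

\begin{proof}
Write $S=L/Z(L)$, where $L$ is one of $SL_n(q)$, $SU_n(q)$, $Sp_n(q)$, $\Omega_n^\pm(q)$, $\Omega_n(q)$ (with $nq$ odd), with natural module $V$ of dimension $n$ over $\mathbb F_Q$, $Q\in\{q,q^2\}$. Then $n/2-1\le r\le n$. The order formulas give $|S|\ge c_0\,q^{n(n-1)/2}$ with an absolute $c_0>0$, since each factor $q^i\pm1$ is at least $q^i(1-2^{-i})$. Hence $|S|\ge q^{n^2/3}$ and $|S|^{1/10}\ge q^{n^2/30}$ for large $n$. By (F6) and $6\le q^3$, the number of classes is at most $q^{4n}\le q^{n^2/30}$ for $n\ge120$.

Let $\ell=\lceil n/240\rceil\le n/2$, and let $\mathcal E$ be the set of elements of $S$ that lift to an element of $L$ of support less than $\ell$. If $g\in L$ has $\operatorname{codim}\ker(g-\lambda)<\ell$, then $\lambda\in\mathbb F_Q$, for otherwise a Galois conjugate of $\lambda$ over $\mathbb F_Q$ would give a second eigenspace of dimension greater than $n/2$. So $g-\lambda$ is an $n\times n$ matrix over $\mathbb F_Q$ of rank at most $\ell-1<n/240$, a product of an $n\times(\ell-1)$ and an $(\ell-1)\times n$ matrix. Hence $|\mathcal E|\le Q^{1+2n(\ell-1)}\le q^{2+n^2/60}\le q^{n^2/40}$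 for large $n$. Viewing characters of $S$ as characters of $L$, we may take $\rho=q^{-\kappa\sqrt{n/240}}$ in Lemma~\ref{lem:commutator} by (F5). For $|z^S|\ge|S|^{1/10}$ this and (F2) give
\[
\operatorname{fpr}(z,\Omega)^2\le q^{-n^2/120}+Aq^{-(n-2)/16}+q^{-\kappa\sqrt{n/240}}\le(A+2)\,q^{-2\eta\sqrt n}
\]
for large $n$, where $\eta=\kappa/(2\sqrt{240})$. By \eqref{eq:union}, (F3) and $1+\log q\le q$,
\[
\psi(z)\le A(A+2)^{1/2}n^6q^{1-\eta\sqrt n}\le A(A+2)^{1/2}n^6\,2^{1-\eta\sqrt n}
\]
once $\eta\sqrt n\ge1$. The right side tends to $0$ and does not depend on $q$.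
\end{proof}

\begin{proof}[Proof of Proposition~\ref{prop:AS} for $S$ of Lie type]
We show that each coset of $S$ contains at most $|S|^{1/5}$ elements that are not $\varepsilon$-good, and that each of them has $|C_S(z)|>|S|^{9/10}$. Since bad elements are not $\varepsilon$-good, this gives (b), and it gives (a) with $\tau_S=|S|^{-4/5}$, which satisfies the required inequality by \eqref{eq:delta}.

Choose $r_0\ge8$ such that, for classical $S$ of rank greater than $r_0$, the maximum in Lemma~\ref{lem:largerank} is at most $\varepsilon$ and the bound on classes holds. For such $S$, an element $z$ that is not $\varepsilon$-good has $|z^S|<|S|^{1/10}$, so $|C_S(z)|>|S|^{9/10}$. The group $S$ acts on a coset $zS$ by conjugation, and the elements of $zS$ fixed by $s$ form a coset of $C_S(s)$ or the empty set. So the number of orbits is at most $|S|^{-1}\sum_{s\in S}|C_S(s)|$, the number of classes of $S$, which is at most $|S|^{1/10}$. Hence the coset contains at most $|S|^{1/10}|S|^{1/10}$ elements that are not $\varepsilon$-good. All other groups of Lie type, the exceptional ones included, have rank at most $r_0$. For them $q\to\infty$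 with $|S|$, and by Lemma~\ref{lem:boundedrank} only $z=1$ is not $\varepsilon$-good when $|S|$ is large.
\end{proof}

\section{From the simple factor to the monolithic group}\label{sec:monolithic}

Throughout this section $G$ is monolithic with non-abelian monolith $N=S^k$, and $G/N$ is cyclic of order $m$.

\subsection{Coordinates}

The normal subgroups of a direct product of non-abelian simple groups are the products of some of the factors. So $G$ permutes the $k$ simple factors of $N$ by conjugation, and it does so transitively because $N$ is a minimal normal subgroup. Let $K\ge N$ be the kernel of this action. Then $G/K$ is cyclic and transitive, hence regular of order $k$, and $K$ is the full normalizer of each factor. The normal subgroup $C_G(N)$ does not contain $N$, so $C_G(N)=1$; this is where the uniqueness of $N$ is used. In particular $Z(G)=1$.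

Fix one factor, call it $S$, and let $\theta\colon K\to\operatorname{Aut}(S)$ be the action by conjugation, with image $X\ge S=\theta(N)$. Let $gN$ generate $G/N$. Then $K=\langle g^k\rangle N$, so $X=\langle S,a\rangle$ with $a=\theta(g^k)$, and $X/S$ is cyclic, generated by $aS$. For $u\in K$ define the \emph{components}
\[
u_l=\theta\bigl(u^{g^l}\bigr)\in X\qquad(0\le l\le k-1).
\]
The factors of $N$ are the groups $S^{g^{-l}}$, and $(s^{g^{-l}})^u=(s^{u_l})^{g^{-l}}$ for $s\in S$, so $u_l$ records the action of $u$ on $S^{g^{-l}}$. If $S^{h^{-1}}=S^{g^{-l}}$ then $h\in g^lK$, so $\theta(u^h)$ is conjugate to $u_l$ in $X$. Since $\psi$ is a class function on $X$, the multiset of values $\psi(u_l)$ does not depend on the choice of $g$.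

\begin{lemma}\label{lem:coords}
The map $u\mapsto(u_0,\dots,u_{k-1})$ is an injective homomorphism $K\to X^k$ that maps each coset $g^{kj}N$ onto $(a^jS)^k$. Moreover $K/N\cong X/S$, so $|K/N|\le|\operatorname{Out}(S)|$ and $m=k|K/N|$.
\end{lemma}

\begin{proof}
An element of the kernel centralizes every factor, so lies in $C_G(N)=1$. If $u\in g^{kj}N$ then $u^{g^l}\in g^{kj}N$ and $u_l\in a^jS$; as $|g^{kj}N|=|S|^k$, the coset maps onto $(a^jS)^k$. The map $\theta$ induces a surjection $K/N\to X/S$. If $a^j\in S$, then $g^{kj}N$ and $N$ have the same image $S^k$, so they are equal by injectivity.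
\end{proof}

The result of this section bounds the failure probability in $G$ by the failure probability in $X$ at a single factor, plus the error $\delta_S$.

\begin{proposition}\label{prop:transfer}
Let $\varepsilon$, $S$ and $\tau_S$ be as in Proposition~\ref{prop:AS}. Let $1\ne x\in G$ and let $yN$ be admissible for $x$. The proportion of $y'\in yN$ with $\langle x,y'\rangle\ne G$ is at most $\delta_S+\min_l\psi(x_l)$ if $x\in K$, and at most $\delta_S+\varepsilon+\tau_S$ if $x\notin K$.
\end{proposition}

\begin{example}\label{ex:wreath}
Let $G=S\wr C_2=(S\times S)\rtimes\langle\sigma\rangle$, let $x=\sigma$ swap the factors, and let $y=\sigma n$ with $n=(n_0,n_1)$ random. Then $H=\langle x,y\rangle=\langle\sigma,n\rangle$ and $H\cap N=\langle(n_0,n_1),(n_1,n_0)\rangle$. Both projections of $H\cap N$ equal $\langle n_0,n_1\rangle$, and two random elements fail to generate $S$ with probability $\mathbb E\,\psi(n_0)\le\varepsilon+\tau_S$. If they do generate $S$, then by Lemma~\ref{lem:subdirect} below either $H\cap N=N$, so $H=G$, or $H\cap N=\{(s,s^\beta):s\in S\}$ for some $\beta\in\operatorname{Aut}(S)$. In the second case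 invariance under $\sigma$ gives $\beta^2=1$, and $n_1=n_0^\beta$. For each $\beta$ this has probability $1/|S|$. So the second case has probability at most $\#\{\beta:\beta^2=1\}/|S|$, which is at most $|\operatorname{Out}(S)|\sqrt{2/\mu(S)}$ by the next lemma.
\end{example}

\begin{lemma}\label{lem:roots}
For a coset $\gamma_0S\subseteq\operatorname{Aut}(S)$ and $e\in\operatorname{Aut}(S)$, at most $|S|\sqrt{2/\mu(S)}$ elements $\gamma\in\gamma_0S$ satisfy $\gamma^2=e$.
\end{lemma}

\begin{proof}
Let $J$ be the set of these $\gamma$, assumed non-empty. If $e\ne1$, then $J$ consists of elements of $\gamma_0S$ commuting with $e$, which form a coset of $C_S(e)$, so $|J|\le|S|/\mu(S)$ by \eqref{eq:cent}. Let $e=1$; then $\gamma_0^2\in S$. For $u,v\in J$ the product $s=uv$ lies in $S$, and $s^u=vu=s^{-1}$. For given $s$, two elements of $\gamma_0S$ inverting $s$ differ by an element of $C_S(s)$, so there are at most $|C_S(s)|$ choices for $u$, and then $v$ is determined. Hence $|J|^2\le\sum_{s\in S}|C_S(s)|\le|S|+|S|^2/\mu(S)\le2|S|^2/\mu(S)$.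
\end{proof}

The general proof has the two steps of Example~\ref{ex:wreath}: project to one factor, then rule out diagonal subgroups. We treat the diagonals first.

\subsection{Diagonal subgroups}

For a set $\Delta$ of factors let $N_\Delta=\prod_{R\in\Delta}R$. A subgroup of $N_\Delta$ is a \emph{full diagonal} if its projection to each $R\in\Delta$ is an isomorphism. A subgroup of $N$ is \emph{subdirect} if it projects onto every factor.

\begin{lemma}\label{lem:subdirect}
Let $P\le N$ be subdirect. There is a partition of the set of factors, invariant under $N_G(P)$, such that $P=\prod_\Delta P_\Delta$, where $\Delta$ runs over the parts and the projection $P_\Delta$ of $P$ to $N_\Delta$ is a full diagonal.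
\end{lemma}

\begin{proof}
For each factor $R$ let $M_R$ be the kernel of the projection $P\to R$, and put two factors in the same part if their kernels agree. This partition is invariant under $N_G(P)$. If $M$ is the common kernel for a part $\Delta$, then $P_\Delta\cong P/M$ maps isomorphically onto each $R\in\Delta$, so $P_\Delta$ is a full diagonal. Let $M_1,\dots,M_s$ be the distinct kernels and $I_i=M_1\cap\dots\cap M_i$. We claim that the natural map $P/I_i\to\prod_{j\le i}P/M_j$ is an isomorphism. If this holds for $i$, then the maximal normal subgroups of $P/I_i$ are the $M_j/I_i$ with $j\le i$. So the maximal normal subgroup $M_{i+1}$ of $P$ does not contain $I_i$, hence $I_iM_{i+1}=P$ and $P/I_{i+1}\cong P/I_i\times P/M_{i+1}$. As $I_s=1$, we get $|P|=|S|^s=|\prod_\Delta P_\Delta|$, and $P\le\prod_\Delta P_\Delta$.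
\end{proof}

Let $\Delta$ be a set of $p$ factors, $R\in\Delta$, and choose $h_0=1,h_1,\dots,h_{p-1}\in G$ with $\Delta=\{R^{h_0},\dots,R^{h_{p-1}}\}$. Elements of $N_\Delta$ are written uniquely as $\prod_is_i^{h_i}$ with $s_i\in R$. An element of a full diagonal is determined by its $R$-component $s$, on which each $s_i$ depends through an automorphism of $R$. So the full diagonals of $N_\Delta$ are the groups
\[
D(\beta)=\Bigl\{\prod_{i=0}^{p-1}(s^{\beta_i})^{h_i}:s\in R\Bigr\},\qquad\beta_0=1,\quad\beta_1,\dots,\beta_{p-1}\in\operatorname{Aut}(R),
\]
and the \emph{parameters} $\beta_i$ are determined by the group.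

\begin{lemma}\label{lem:diagonals}
In this notation:
\begin{enumerate}
\item[(a)] The $N_\Delta$-conjugates of $D(\beta)$ are the $|S|^{p-1}$ groups $D(\beta')$ with $\beta_i'\in\beta_iR$ for all $i\geq1$, and $D(\beta)$ is its own normalizer in $N_\Delta$.
\item[(b)] Replacing each $h_i$ with $i\ge1$ by an element of $h_iN$ does not change the images in $\operatorname{Out}(R)$ of the parameters of a given full diagonal.
\item[(c)] Let $x\in K$ and let $x_{(i)}\in\operatorname{Aut}(R)$ be induced by $h_ixh_i^{-1}$. Then $x$ normalizes $D(\beta)$ if and only if $x_{(i)}=x_{(0)}^{\beta_i}$ for all $i$.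
\item[(d)] Let $h\in G$ permute $\Delta$ as a $p$-cycle, take $h_i=h^i$, and let $e\in\operatorname{Aut}(R)$ be induced by $h^p$. If $h$ normalizes $D(\beta)$, then $\beta_i=\gamma^{-i}$ for all $i$, where $\gamma=\beta_1^{-1}$ satisfies $\gamma^p=e$.
\end{enumerate}
\end{lemma}

\begin{proof}
We record $\prod_is_i^{h_i}$ as the tuple $(s_0,\dots,s_{p-1})$.

(a) Conjugation by $(n_0,\dots,n_{p-1})\in N_\Delta$ sends $(s^{\beta_i})_i$ to $(s^{\beta_in_i})_i=(s'^{\,n_0^{-1}\beta_in_i})_i$ with $s'=s^{n_0}$. So $\beta_i'=n_0^{-1}\beta_in_i\in\beta_iR$, and taking $n_0=1$ gives all such tuples. The normalizer has order $|S|^p/|S|^{p-1}=|D(\beta)|$.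

(b) An element of $h_iN=Nh_i$ has the form $nh_i$, and $n$ acts on $R$ as an inner automorphism.

(c) Conjugation by $x$ sends $(s^{\beta_i})_i$ to $(s^{\beta_ix_{(i)}})_i$. This lies in $D(\beta)$ for all $s$ if and only if $\beta_ix_{(i)}=x_{(0)}\beta_i$ for all $i$.

(d) Conjugation by $h$ sends $(s,s^{\beta_1},\dots,s^{\beta_{p-1}})$ to $(s^{\gamma},s,s^{\beta_1},\dots,s^{\beta_{p-2}})$ with $\gamma=\beta_{p-1}e$. This lies in $D(\beta)$ for all $s$ if and only if $\gamma\beta_{i+1}=\beta_i$ for $0\le i\le p-2$. Then $\beta_i=\gamma^{-i}$, and $\gamma=\gamma^{-(p-1)}e$.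
\end{proof}

For a prime $p\mid k$, the \emph{$p$-blocks} are the orbits on the factors of the subgroup of order $p$ of $G/K$. There are $k/p$ of them, each of size $p$, and $G$ permutes them. Fix a generating coset $gN$ of $G/N$. Let $\mathcal D_p$ be the set of subgroups $D=\prod_\Delta D_\Delta$, with $\Delta$ running over the $p$-blocks and $D_\Delta$ a full diagonal of $N_\Delta$, that are normalized by some element of $gN$. If $h\in G$ normalizes $D$, then $D_\Delta^h=D_{\Delta h}$, because $D_\Delta=D\cap N_\Delta$. The set $\mathcal D_p$ is invariant under conjugation by $N$, which preserves $gN$.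

\begin{lemma}\label{lem:nodiagonal}
Let $1\ne x\in G$ and let $y\in gN$ be random. The probability that $x$ and $y$ both normalize some $D\in\mathcal D_p$, for some prime $p\mid k$, is at most $\delta_S$.
\end{lemma}

\begin{proof}
Fix $p$ and put $\mu=\mu(S)$. A plain union bound over $\mathcal D_p$ gives nothing, since $\mathcal D_p$ is a union of large $N$-orbits; the gain comes from the fact that $x$ normalizes only a small part of each orbit. Since $N=\prod_\Delta N_\Delta$ acts on the blocks independently, an $N$-orbit $\mathcal O$ on $\mathcal D_p$ is a product of $N_\Delta$-orbits of full diagonals, each of size $|S|^{p-1}$, and $N_N(D)=D$, by Lemma~\ref{lem:diagonals}(a). The elements of $gN$ normalizing $D\in\mathcal O$ form a coset of $D$, so $y$ normalizes $D$ with probability $|D|/|N|=1/|\mathcal O|$. Summing over the $D$ normalized by $x$, the probability for this $p$ is at most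
\begin{equation}\label{eq:orbits}
\sum_{\mathcal O}\frac{\#\{D\in\mathcal O:x\text{ normalizes }D\}}{|\mathcal O|}.
\end{equation}

\emph{There are at most $|\operatorname{Out}(S)|$ orbits.} Let $D\in\mathcal D_p$ be normalized by $y_0\in gN$, let $\Delta_0$ be the block containing $S$, and put $w=k/p$. The element $y_0^w$ generates the subgroup of order $p$ of $G/K$, so it permutes $\Delta_0$ as a $p$-cycle and normalizes $D_{\Delta_0}$. By Lemma~\ref{lem:diagonals}(d), the parameters of $D_{\Delta_0}$ with respect to $h_i=y_0^{iw}$ are $\gamma^{-i}$ for some $\gamma\in\operatorname{Aut}(S)$. Since $y_0^{iw}\in g^{iw}N$, part (b) shows that the parameters with respect to the fixed elements $h_i=g^{iw}$ have images $\bar\gamma^{-i}$ in $\operatorname{Out}(S)$. By (a), the $N$-orbit of $D_{\Delta_0}$ is determined by $\bar\gamma$. The other blocks are $\Delta_0g^j$ with $1\le j<w$, and $D_{\Delta_0g^j}=D_{\Delta_0}^{y_0^j}$ with $y_0^j\in Ng^j$. So the $N$-orbit of $D_{\Delta_0g^j}$ is the image under $g^j$ of the $N$-orbit of $D_{\Delta_0}$. Thus $\bar\gamma\in\operatorname{Out}(S)$ determines the orbit of $D$.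

\emph{The proportion of an orbit $\mathcal O$ normalized by $x$.} There are three cases.

(i) $x\in K$. Since $C_G(N)=1$, the element $x$ acts non-trivially on a factor in some block $\Delta$. If $x$ normalizes some member of $\mathcal O$, then by Lemma~\ref{lem:diagonals}(c) the $x_{(i)}$ are conjugate in $\operatorname{Aut}(R)$, so all are non-trivial. Two solutions $\beta_i$ of $x_{(i)}=x_{(0)}^{\beta_i}$ in one coset of $R$ differ by an element of $C_R(x_{(i)})$, so by \eqref{eq:cent} there are at most $|S|/\mu$ solutions for each $i\ge1$. The proportion is at most $\mu^{-(p-1)}$.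

(ii) $x$ moves a block $\Delta$. Then $D_{\Delta x}=D_\Delta^x$ is determined by $D_\Delta$, and the proportion is at most $|S|^{-(p-1)}$.

(iii) $x\notin K$ and $x$ fixes every block. The stabilizer of $\Delta_0$ in the regular group $G/K$ is the subgroup of order $p$, and $xK$ is a non-trivial element of it, so $x$ permutes $\Delta_0$ as a $p$-cycle. Take $R=S$ and $h_i=x^i$. By Lemma~\ref{lem:diagonals}(d), if $x$ normalizes $D$ then $D_{\Delta_0}$ is determined by $\gamma=\beta_1^{-1}$, which lies in a coset of $S$ fixed by $\mathcal O$ and satisfies $\gamma^p=\theta(x^p)$. For $p\ge3$ the proportion is at most $|S|/|S|^{p-1}=|S|^{-(p-2)}$. For $p=2$ this trivial count gives nothing, and Lemma~\ref{lem:roots} gives the bound $\sqrt{2/\mu}$.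

In all cases the proportion is at most $\sqrt{2/\mu}$ for $p=2$ and at most $\mu^{-(p-2)}$ for $p\ge3$. Summing \eqref{eq:orbits} over $p$, and using $\mu-1\ge\sqrt\mu$, the total probability is at most
\[
|\operatorname{Out}(S)|\Bigl(\sqrt{2/\mu}+\sum_{i\ge1}\mu^{-i}\Bigr)=|\operatorname{Out}(S)|\Bigl(\sqrt{2/\mu}+\frac1{\mu-1}\Bigr)\le\delta_S.\qedhere
\]
\end{proof}

\subsection{Proof of Proposition~\ref{prop:transfer}}

By Lemma~\ref{lem:alpha}(a) there is $i$ such that $yx^iN$ generates $G/N$. The map $y'\mapsto y'x^i$ is a bijection $yN\to yx^iN$ and $\langle x,y'x^i\rangle=\langle x,y'\rangle$. So we may assume that the coset is a generating coset $gN$, and we use $g$ to define components. Let $y=gn$ with $n\in N$ random, and $H=\langle x,y\rangle$, so that $HN=G$. By Lemma~\ref{lem:coords} the components $n_0,\dots,n_{k-1}$ are independent and uniform on $S$.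

\emph{Step 1: $\theta(H\cap K)=X$ with high probability.} We find two elements of $H\cap K$ whose images in $X$ have a known joint distribution. Induction on $l$ gives $y^l=g^l\,n^{g^{l-1}}\cdots n^g\,n$. So $y^k\in H\cap K$, and
\[
w:=\theta(y^k)=a\,n_{k-1}\cdots n_1n_0
\]
is uniform on $aS$.

Let $x\in K$. Conjugation by $g^l$ permutes $gN$ and $(x^{g^l})_0=x_l$, so replacing $x$ by $x^{g^l}$ does not change the proportion in question, and we may assume that $\psi(x_0)=\min_l\psi(x_l)$. Put $z=x$. Then $\langle\theta(z),w\rangle\ne X$ with probability at most $\psi(x_0)$.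

Let $x\notin K$. Then $k\ge2$ and $x=g^jv$ with $1\le j\le k-1$ and $v\in K$. Put $z=y^{-j}x=(n^{g^{j-1}}\cdots n^gn)^{-1}v\in H\cap K$, so that
\[
\theta(z)=(n_{j-1}\cdots n_1n_0)^{-1}\theta(v).
\]
Since $j\le k-1$, the component $n_{k-1}$ does not occur here. Condition on $n_1,\dots,n_{k-2}$. Then $\theta(z)$ is uniform on $\theta(v)S$ as a function of $n_0$, and for each value of $n_0$ the element $w$ is uniform on $aS$ as a function of $n_{k-1}$. So $\langle\theta(z),w\rangle\ne X$ with probability at most the mean of $\psi$ on $\theta(v)S$, which is at most $\varepsilon+\tau_S$ by Proposition~\ref{prop:AS}(a).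

In both cases $\langle\theta(z),w\rangle=X$ implies $\theta(H\cap K)=X$.

\emph{Step 2: if $\theta(H\cap K)=X$ and $H\ne G$, then $x$ and $y$ normalize some $D\in\mathcal D_p$.} Let $P=H\cap N\trianglelefteq H$. Its projection $\theta(P)\le S$ is normal in $\theta(H\cap K)=X$, so it is $1$ or $S$. As $HN=G$, the group $H$ is transitive on the factors, so all projections of $P$ are trivial or all are onto. If they are trivial, then $P=1$ and $H$ embeds in the cyclic group $G/N$, which is impossible since $H\cap K$ maps onto the non-abelian group $X$. (This excludes complements to $N$, and uses the hypothesis on $G/N$.) So $P$ is subdirect, and Lemma~\ref{lem:subdirect} gives $P=\prod_\Lambda P_\Lambda$ over the parts $\Lambda$ of a partition invariant under $H$, hence under $G=HN$. If the parts were singletons, then $P=N$ and $H=G$. So they are not. Let $T\le G/K$ be the stabilizer of the part containing $S$. An element moving $S$ within its part stabilizes the part, so this part is a $T$-orbit, and since $G/K$ is abelian and transitive, all parts are $T$-orbits. Let $p$ be a prime dividing $|T|$. Then $T$ contains the subgroup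 of order $p$ of $G/K$, so each $p$-block $\Delta$ lies in a part $\Lambda$, and the projection $D_\Delta$ of $P$ to $N_\Delta$ is a projection of the full diagonal $P_\Lambda$, hence a full diagonal. For $h\in H$ we have $D_\Delta^h=D_{\Delta h}$ because $P^h=P$. So $H$ normalizes $D=\prod_\Delta D_\Delta$, and $D\in\mathcal D_p$ since $y\in gN$.

By Lemma~\ref{lem:nodiagonal} the event in Step 2 has probability at most $\delta_S$. Adding the bound of Step 1 proves the proposition. \qed

\section{The degree sequence and the proof of Theorem~\ref{thm:A}}\label{sec:proofA}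

Fix $\varepsilon=10^{-4}$. Choose $c\ge10^{20}$ such that every non-abelian simple group $S$ with $|S|>c$ satisfies Proposition~\ref{prop:AS} for this $\varepsilon$, $\delta_S\le\varepsilon$ and $|\operatorname{Out}(S)|\le|S|^{1/4}$; this is possible by \eqref{eq:delta}. Let $G$ be as in Theorem~\ref{thm:A}, with the notation of Section~\ref{sec:monolithic}. By Lemma~\ref{lem:alpha}(b),
\begin{equation}\label{eq:big}
\alpha_m|G|=\alpha_mm\,|S|^k\ge|S|^k>10^{20}.
\end{equation}
Call a vertex $x$ of $\Gamma(G)$ \emph{good} if $x\notin K$ or some component of $x$ is $\varepsilon$-good, and \emph{bad} if $x\in K$ and all components of $x$ are bad.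

\begin{proposition}\label{prop:profile}
\begin{enumerate}
\item[(a)] A good vertex has at least $(1-3\varepsilon)|N|$ neighbors in each of its admissible cosets.
\item[(b)] A vertex that is not bad has at least $|N|/40$ neighbors in each of its admissible cosets.
\item[(c)] A bad vertex $x$ has a neighbor, and for each neighbor $y$ the coset $yN$ contains at least $|S|^{3k/4}$ neighbors of $x$.
\item[(d)] At most $\varepsilon\alpha_m|G|$ elements of $G$, the identity included, are not good vertices, and at most $|S|^{9k/20}$ vertices are bad.
\end{enumerate}
\end{proposition}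

\begin{proof}
As $G$ is not cyclic, $\langle x,y\rangle=G$ forces $y\notin\{1,x\}$, so the neighbors of $x$ are exactly the $y$ with $\langle x,y\rangle=G$.

(a), (b) Apply Proposition~\ref{prop:transfer} with $\delta_S,\tau_S\le\varepsilon$. A vertex that is neither good nor bad lies in $K$ and has a component with $\psi\le19/20$, and $1-\frac{19}{20}-\varepsilon\ge\frac1{40}$.

(c) A neighbor exists by Lemma~\ref{lem:monolithic} and Theorem~\ref{thm:BGH}. By Lemma~\ref{lem:centralizer} the elements $y^h$ with $h\in C_N(x)$ are distinct neighbors of $x$, and they lie in $yN$. By Lemma~\ref{lem:coords} and Proposition~\ref{prop:AS}(b), $|C_N(x)|=\prod_l|C_S(x_l)|\ge|S|^{3k/4}$.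

(d) An element that is not a good vertex lies in $K$ and has no $\varepsilon$-good component; this covers the identity, as $\psi(1)=1$. In each of the $m/k$ cosets of $N$ in $K$ the components range independently over a coset of $S$, so the number of such elements is at most $(m/k)(\tau_S|S|)^k\le\tau_S|G|/k$. Since $m\le k|\operatorname{Out}(S)|$ and $1+\log_2k\le k$, we have $1+\log_2m\le k(1+\log_2|\operatorname{Out}(S)|)$. Therefore
\[
\frac{\tau_S}{k}\le\frac{\varepsilon}{k(1+\log_2|\operatorname{Out}(S)|)}\le\frac\varepsilon{1+\log_2m}\le\varepsilon\alpha_m .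
\]
In the same way there are at most $|\operatorname{Out}(S)|\,|S|^{k/5}\le|S|^{1/4+k/5}\le|S|^{9k/20}$ bad vertices.
\end{proof}

Let $m'$ be the odd part of $m$, and let $\alpha'(x)$ be the value of $\alpha$ at the image of $x$ in the quotient $\mathbb Z/m'$ of $G/N$; it is the product defining $\alpha(x)$ with the prime $2$ omitted. If $m$ is even, let $G_0$ be the subgroup of index $2$ of $G$ containing $N$, and $G_1=G\setminus G_0$. The following count serves both parities.

\begin{lemma}\label{lem:count}
Let $W=G$ if $m$ is odd, and $W\in\{G_0,G_1\}$ if $m$ is even. Let $d$ be a real function on a subset $U$ of $W\setminus\{1\}$ such that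
\[
d(x)\ge
\begin{cases}
(1-4\varepsilon)\,\alpha'(x)\,|W|&\text{if $x$ is good,}\\
\alpha_m|G|/41&\text{if $x$ is not bad,}\\
|S|^{3k/4}-2&\text{if $x$ is bad.}
\end{cases}
\]
Then for every integer $j$ with $1\le j<|W|/2$, fewer than $j$ elements $x\in U$ have $d(x)\le j$.
\end{lemma}

\begin{proof}
By \eqref{eq:big} and $|S|^{k/4}>10^5$ we have $\alpha_m|G|/41>|S|^{3k/4}$, and $|S|^{3k/4}-2>|S|^{9k/20}$.

If $j<|S|^{3k/4}-2$, no $x$ has $d(x)\le j$.

If $|S|^{3k/4}-2\le j<\alpha_m|G|/41$, only bad $x$ can have $d(x)\le j$, and there are at most $|S|^{9k/20}<j$ of them.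

Let $j\ge\alpha_m|G|/41$. At most $\varepsilon\alpha_m|G|\le41\varepsilon j<0.005j$ elements of $U$ are not good. A good $x$ with $d(x)\le j$ has $\alpha'(x)\le t$, where $t=j/((1-4\varepsilon)|W|)<0.501$. By the Chinese remainder theorem, the image in $\mathbb Z/m'$ of a random element of $W$ is uniform, since membership in $W$ depends only on the image in the quotient of $2$-power order. By Lemma~\ref{lem:alpha}(d), at most $1.9\,t^2|W|=1.9\,tj/(1-4\varepsilon)<0.96j$ elements of $W$ have $\alpha'(x)\le t$. The total is less than $0.965j$.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:A} for $m$ odd]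
Here $\alpha'=\alpha\ge\alpha_m$, and $x$ has $\alpha(x)m$ admissible cosets. By Proposition~\ref{prop:profile}, $\deg(x)$ is at least $(1-3\varepsilon)\alpha(x)|G|$ for good $x$, at least $\alpha_m|G|/40$ for $x$ not bad, and at least $|S|^{3k/4}$ for bad $x$. Lemma~\ref{lem:count} with $U=G\setminus\{1\}$ and $d=\deg$ verifies the hypothesis of Theorem~\ref{thm:Posa}.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:A} for $m$ even]
We follow the plan of Section~\ref{sub:even}. Let $V_0=G_0\setminus\{1\}$ and $M=|G|/2-1$, so $|V_0|=M$ and $|G_1|=M+1$. Let $d(x)$ be the number of neighbors of $x$ on the opposite side, that is, in $G_1$ if $x\in V_0$ and in $V_0$ if $x\in G_1$.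

\emph{Degrees across the sides.} Every vertex $x$ has exactly $\alpha'(x)m/2$ admissible cosets on the opposite side. Indeed, if $x\in V_0$ then $xN\in\mathbb Z/m$ is even, so $\alpha(x)=\alpha'(x)/2$ and all admissible cosets are odd. If $x\in G_1$ then $xN$ is odd, $\alpha(x)=\alpha'(x)$, admissibility is a condition on residues modulo odd primes only, and so exactly half of the admissible cosets are even. Also $\alpha'(x)\ge\alpha_{m'}=2\alpha_m$. By Proposition~\ref{prop:profile}(a),(b),
\[
d(x)\ge(1-3\varepsilon)\alpha'(x)|G|/2\ \text{ for good }x,\qquad d(x)\ge\alpha_m|G|/40\ \text{ for $x$ not bad}.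
\]
A bad vertex $x$ has a neighbor $y$ on the opposite side: for $x\in V_0$ every neighbor lies in $G_1$, and for $x\in G_1$ a neighbor $y\in G_1$ can be replaced by the neighbor $yx\in G_0$. The coset $yN$ lies on the side of $y$, so $d(x)\ge|S|^{3k/4}$ by Proposition~\ref{prop:profile}(c).

\emph{The edge inside $G_1$.} Let $gN$ generate $G/N$. Then $gN\subseteq G_1$, and $gN$ is admissible for each of its elements. If $k\ge2$ then $gN\cap K=\emptyset$ and all of $gN$ is good; if $k=1$ then at least a proportion $1-\tau_S\ge1-\varepsilon$ of $gN$ is good by Proposition~\ref{prop:AS}(a). Pick a good $u\in gN$. A proportion at least $1-3\varepsilon$ of $gN$ is adjacent to $u$, so there is a good $v\in gN$ adjacent to $u$. As $\alpha'(u)=\alpha'(v)=1$, each of $u,v$ has at least $(1-3\varepsilon)|G|/2$ neighbors in $V_0$, and $|V_0|<|G|/2$. So they have at least $(1-6\varepsilon)|G|/2>M/2$ common neighbors in $V_0$.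

\emph{Contraction.} Let $\Gamma'$ be the bipartite graph with parts $V_0$ and $V_1=(G_1\setminus\{u,v\})\cup\{\ast\}$, both of size $M$. Its edges are the edges of $\Gamma(G)$ between $V_0$ and $G_1\setminus\{u,v\}$, and $\ast$ is joined to the common neighbors of $u$ and $v$ in $V_0$. A Hamiltonian cycle of $\Gamma'$ passes through $e,\ast,e'$ with $e\ne e'$ both adjacent to $u$ and $v$, and replacing $e,\ast,e'$ by $e,u,v,e'$ gives a Hamiltonian cycle of $\Gamma(G)$.

Let $d'$ be the degree in $\Gamma'$. For $x\ne\ast$ we have $d'(x)\ge d(x)-2$. By \eqref{eq:big}, $\varepsilon\alpha'(x)|G|/2\ge\varepsilon\alpha_m|G|>2$ and $\alpha_m|G|(\frac1{40}-\frac1{41})>2$. So $d'$ satisfies the hypotheses of Lemma~\ref{lem:count} on $U=V_0\subseteq G_0$ and on $U=G_1\setminus\{u,v\}\subseteq G_1$, where $|W|=|G|/2=M+1$. For $1\le j\le M/2$ we have $j<|W|/2$ and $d'(\ast)>j$, so each part of $\Gamma'$ has fewer than $j$ vertices of degree at most $j$. By Lemma~\ref{lem:bipartite}, $\Gamma'$ is Hamiltonian.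
\end{proof}

\section{Pancyclicity: proof of Theorem~\ref{thm:B}}\label{sec:proofB}

Once a Hamiltonian cycle is known, the shorter cycles follow from the number of edges alone.

\begin{theorem}[Bondy \cite{Bondy}]\label{thm:Bondy}
A Hamiltonian graph on $n$ vertices with at least $n^2/4$ edges is pancyclic or is the complete bipartite graph $K_{n/2,n/2}$.
\end{theorem}

\begin{proof}[Proof of Theorem~\ref{thm:B}]
Take $c$ and $\varepsilon$ as in Section~\ref{sec:proofA}.

(1) The graph $\Gamma(G)$ is Hamiltonian by Theorem~\ref{thm:A}. By Lemma~\ref{lem:alpha}(c), $\sum_{x\in G}\alpha(x)>0.607|G|$. By Proposition~\ref{prop:profile}(d), at most $\varepsilon|G|$ elements of $G$ are not good vertices, and $\alpha\le1$, so the sum of $\alpha(x)$ over good vertices exceeds $(0.607-\varepsilon)|G|$. A good vertex has degree at least $(1-3\varepsilon)\alpha(x)|G|$. Hence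
\[
\sum_x\deg(x)\ge(1-3\varepsilon)(0.607-\varepsilon)|G|^2>n^2/2,\qquad n=|G|-1,
\]
and $\Gamma(G)$ has more than $n^2/4$ edges. In particular it is not $K_{n/2,n/2}$, which has exactly $n^2/4$ edges, and Theorem~\ref{thm:Bondy} shows that it is pancyclic.

(2) A pancyclic graph is Hamiltonian, and a Hamiltonian graph has no isolated vertex. If $\Gamma(G)$ has no isolated vertex, then every proper quotient of $G$ is cyclic, as shown in Section~\ref{sec:intro}. Finally, let every proper quotient of $G$ be cyclic. As $G$ is not solvable, Lemma~\ref{lem:monolithic} shows that $G$ is monolithic with non-abelian monolith $N=S^k$ and $G/N$ cyclic. Every non-abelian composition factor of $G$ is then isomorphic to $S$, so $|S|>c$, and (1) applies.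
\end{proof}

\begin{thebibliography}{99}

\bibitem{Bondy} Bondy, \emph{Pancyclic graphs I} (1971).

\bibitem{BGH} Burness, Guralnick and Harper, \emph{The spread of a finite group}, Ann. of Math. 193 (2021).

\bibitem{GLT} Guralnick, Larsen and Tiep, \emph{Representation growth in positive characteristic and conjugacy classes of maximal subgroups}, Duke Math. J. 161 (2012).

\bibitem{Iorio} Luigi Iorio, \emph{On the Hamiltonicity of generating graphs of almost simple groups}, arXiv:2609.09391 (2026).

\bibitem{KL} Kleidman and Liebeck, \emph{The subgroup structure of the finite classical groups}.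

\bibitem{LST} Larsen, Shalev and Tiep, \emph{The Waring problem for finite simple groups}, Ann. of Math. 174 (2011).

\bibitem{LP} Liebeck and Pyber, J. Algebra 198 (1997).

\bibitem{LS} Liebeck and Saxl, Proc. London Math. Soc. 63 (1991).

\bibitem{LuP} {\L}uczak and Pyber, Combin. Probab. Comput. 2 (1993).

\bibitem{Posa} P\'osa (1962).

\end{thebibliography}
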